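# Hamiltonian Cycles in Generating Graphs over a Cyclic Quotient

Throughout, actions are on the right, $u^g=g^{-1}ug$ and $[z,s]=z^{-1}z^s$. All groups are finite, $p$ always denotes a prime, $\log$ is the natural logarithm, and $\log_2$ is the logarithm to base $2$.

## The coprimality weight on $\mathbb Z/m$

Fix $m\ge 1$. For $u\in\mathbb Z/m$ put
$$\alpha_m(u)=\prod_{p\mid \gcd(u,m)}\Big(1-\frac1p\Big),\qquad \gcd(0,m)=m .$$
Note that $\gcd(u,m)=|\mathbb Z/m:\langle u\rangle|$, so $\alpha_m(u)$ depends only on the subgroup generated by $u$, and it makes sense in any cyclic group of order $m$.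

Two elements $u,v$ generate $\mathbb Z/m$ if and only if no prime $p\mid m$ divides both. By the Chinese remainder theorem, for uniform $v$ the events $p\mid v$ ($p\mid m$) are independent of probability $1/p$. Hence exactly $\alpha_m(u)\,m$ elements $v$ satisfy $\langle u,v\rangle=\mathbb Z/m$. For $m=6$ the weights of $0,1,2,3,4,5$ are $\frac13,1,\frac12,\frac23,\frac12,1$.

The smallest weight is $\rho_m:=\alpha_m(0)=\prod_{p\mid m}(1-\frac1p)$. If $\omega$ is the number of primes dividing $m$, then, since the $i$-th smallest of them is at least $i+1$,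
$$\rho_m\ \ge\ \prod_{i=1}^{\omega}\Big(1-\frac1{i+1}\Big)=\frac1{1+\omega}\ \ge\ \frac1{1+\log_2 m}\ \ge\ \frac1m. \tag{1}$$
By independence, the average weight is
$$\frac1m\sum_{u}\alpha_m(u)=\prod_{p\mid m}\Big(1-\frac1p+\frac1p\Big(1-\frac1p\Big)\Big)=\prod_{p\mid m}\Big(1-\frac1{p^2}\Big)\ \ge\ \frac6{\pi^2}>0.607. \tag{2}$$
For $m=6$ this is $\frac34\cdot\frac89=\frac23$, and the six weights above indeed sum to $4$.

**Lemma 1.** Let $m'$ be odd and $u\in\mathbb Z/m'$ uniform. Then $\Pr(\alpha_{m'}(u)\le t)\le 1.9\,t^2$ for all $t>0$.

**Proof.** The plan is to bound the second negative moment. By independence,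
$$\mathbb E\,\alpha_{m'}(u)^{-2}=\prod_{p\mid m'}\Big(1-\frac1p+\frac1p\cdot\frac{p^2}{(p-1)^2}\Big)=\prod_{p\mid m'}\Big(1+\frac{2p-1}{p(p-1)^2}\Big).$$
All factors exceed $1$, so we may include every odd prime. For $p=3,5,7,11,13$ the factors are $1+\frac5{12}$, $1+\frac9{80}$, $1+\frac{13}{252}$, $1+\frac{21}{1100}$, $1+\frac{25}{1872}$, with product at most $1.712$. For $p\ge17$ we have $\frac{2p-1}{p(p-1)^2}\le\frac2{(p-1)^2}$ with $p-1$ even and at least $16$, so the sum of these terms is at most
$$\sum_{i\ge8}\frac2{(2i)^2}=\frac12\sum_{i\ge 8}\frac1{i^2}\le\frac12\sum_{i\ge8}\frac1{i^2-\frac14}=\frac12\cdot\frac1{7.5}\le 0.067 .$$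
Hence $\mathbb E\,\alpha_{m'}(u)^{-2}\le 1.712\,e^{0.067}<1.9$. Markov's inequality, applied to the event $\alpha_{m'}(u)^{-2}\ge t^{-2}$, gives the claim. $\square$

Here is what the weight is for.

**Definition (generating graph).** The generating graph $\Gamma(G)$ of a finite group $G$ has vertex set $G\setminus\{1\}$, and two distinct vertices are adjacent if and only if they generate $G$. A graph is *Hamiltonian* if it has a cycle through every vertex exactly once. A graph on $n$ vertices is *pancyclic* if it has cycles of every length $3,4,\dots,n$.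

Suppose $N\trianglelefteq G$ and $G/N$ is cyclic of order $m$. Write $\alpha(x)=\alpha_m(xN)$. Call a coset $yN$ *admissible* for $x$ if $\langle x,y\rangle N=G$. There are exactly $\alpha(x)m$ admissible cosets, and all neighbors of $x$ lie in them, so $\deg x\le\alpha(x)|G|$. We shall consider a class of groups for which this trivial bound is almost attained by most $x$. The distribution of the weight is then the distribution of degrees, and Lemma 1 becomes a degree condition: for odd $m$ and $t<\frac12$, at most a fraction $1.9t^2<0.95\,t$ of the elements have weight $\le t$. For $m=2$ this is false in the limit $t\to\frac12$, since half of the elements have weight exactly $\frac12$. That is why even $m$ will need a separate argument.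

## Monolithic groups with cyclic quotient

**Definition (monolithic).** A finite group $G$ is monolithic if it has a unique minimal normal subgroup $N$, called its monolith.

If $N$ is non-abelian then $N=S^k$ with $S$ non-abelian simple and $k\ge1$. For $k=1$ examples with $G/N$ cyclic are $A_n$ and $S_n$ ($n\ge5$). For $k=2$, take $S_5\wr\langle\tau\rangle$ with $(a,b)^\tau=(b,a)$ and $N=A_5\times A_5$. Then $A_5\wr\langle\tau\rangle$ has $m=2$. A less obvious example is $G=\langle N,g\rangle$ with $g=(\sigma,1)\tau$, $\sigma\in S_5$ odd. Here $g^2=(\sigma,1)(\sigma,1)^\tau=(\sigma,\sigma)\notin N$ and $g^4\in N$, so $m=4$. In both examples $N$ is minimal normal because the two factors are interchanged. It is the only minimal normal subgroup, because another one would meet $N$ trivially, hence centralize $N$, and the centralizer of $A_5^2$ in $S_5\wr\langle\tau\rangle$ is trivial. By contrast $A_5\times A_5$ is not monolithic, and for $G=S_5\wr\langle\tau\rangle$ the quotient $G/N\cong C_2\wr C_2$ is not cyclic.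

The question, posed as a conjecture in Luigi Iorio, "On the Hamiltonicity of generating graphs of almost simple groups", arXiv:2609.09391 (2026), asks whether $\Gamma(G)$ is Hamiltonian for all such $G$ with $|S|$ large. The answer is yes.

**Theorem A.** There is a constant $c$ such that if $G$ is a finite monolithic group with monolith $N=S^k$ ($k\ge1$, $S$ non-abelian simple, $|S|>c$) and $G/N$ is cyclic, then $\Gamma(G)$ is Hamiltonian.

**Theorem B.** There is a constant $c$ such that:

1. for $G$ as in Theorem A, $\Gamma(G)$ is pancyclic, i.e. it has cycles of every length $3,4,\dots,|G|-1$;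
2. for a finite group $G$ having a non-abelian composition factor of order $>c$, the following are equivalent: $\Gamma(G)$ is Hamiltonian; $\Gamma(G)$ is pancyclic; $\Gamma(G)$ has no isolated vertex; every proper quotient of $G$ is cyclic.

The constant $c$ does not depend on $k$.

## Degree conditions, and the two places where they fail

The degree criterion we use is Pósa's theorem (1962): a graph on $n\ge3$ vertices is Hamiltonian if, for all integers $1\le j<n/2$, fewer than $j$ vertices have degree $\le j$. In particular (Dirac) minimum degree at least $n/2$ suffices.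

**First obstruction: parity.** Look first at $S_3$. It is monolithic with abelian monolith, so it is outside our theorem, but one can see everything. With $r$ a $3$-cycle and transpositions $\tau_1,\tau_2,\tau_3$, the only non-adjacent pair is $\{r,r^2\}$. A Hamiltonian cycle is $r,\tau_1,r^2,\tau_2,\tau_3,r$. It uses exactly one edge, $\tau_2\tau_3$, between two odd elements, and otherwise alternates between even and odd.

Now take $G=S_n$ with $n\ge5$. Let $E$ be the set of nontrivial even permutations and $O$ the set of odd ones, and put $M=|E|$, so $|O|=M+1$ and $\Gamma(G)$ has $2M+1$ vertices. No two elements of $E$ are adjacent. Moreover every $x\in E$ is non-adjacent to some $y\in O$. Indeed, if $x$ is not an $n$-cycle, it preserves a proper nonempty subset, and a transposition inside that subset or inside its complement generates with $x$ an intransitive group. If $x$ is an $n$-cycle, $n$ is odd. For $n$ composite, $x$ preserves a nontrivial block system, and so does a transposition of two points in one block. For $n$ prime, identify $x$ with $i\mapsto i+1$ on $\mathbb Z/n$ and let $y$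 be multiplication by a primitive root. This is an $(n-1)$-cycle, hence odd, and $\langle x,y\rangle$ has order $n(n-1)<n!$. So all $M$ vertices of $E$ have degree at most $M$. Pósa's condition fails at $j=M<\frac{2M+1}2$, and no estimate of degrees can repair this. The cycle in $S_3$ suggests what to do: work with the bipartite graph between $E$ and $O$, and use one edge inside $O$ to absorb the surplus vertex of $O$.

**Second obstruction: elements with many fixed points.** One would like to show that every $x\ne1$ has degree at least $(1-o(1))\alpha(x)|G|$. In alternating groups this is false.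

**Lemma 2.** Let $F\subseteq\{1,\dots,n\}$ with $|F|=f\le n-2$. In each coset of $A_n$ in $S_n$, the proportion of permutations having no cycle inside $F$ is $(n-f)/n$.

**Proof.** First let $c$ be uniform in $S_n$. Build $c$ by inserting the points one at a time into cycles, the points outside $F$ first. The $i$-th point starts a new cycle with probability $1/i$, and otherwise is inserted directly after a uniformly chosen earlier point, independently of the past. This produces each permutation with probability $1/n!$. A cycle inside $F$ exists if and only if some point of $F$ starts a new cycle: in that case all later points are in $F$ too, and conversely a cycle inside $F$ was started by its first inserted point. So the probability of no cycle inside $F$ is $\prod_{i=n-f+1}^n(1-\frac1i)=\frac{n-f}n$.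

To pass to cosets of $A_n$, multiply by a transposition of two points outside $F$. This either merges two cycles, each meeting the complement of $F$, or splits one cycle into two, each containing one of the two points. So it is a sign-reversing bijection of the set of permutations with no cycle inside $F$, and this set is equally divided between the two cosets. $\square$

If $b\in A_n$ is a $3$-cycle with fixed point set $F$, then a cycle of $c$ inside $F$ is an orbit of $\langle b,c\rangle$. So the degree of $b$ in $\Gamma(A_n)$ is at most $\frac3n|A_n|$, although its weight is $1$. There is a way around this: such elements are few, and their centralizers are huge. If $x$ has one neighbor $y$, then $C_G(x)$ permutes the neighbors of $x$, and $C_G(x)\cap C_G(y)=Z(G)$. When $Z(G)=1$ this forces $\deg x\ge|C_G(x)|$. Pósa's condition tolerates few vertices of moderately small degree.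

So we need three things: for most $x$ the bound $\deg x\ge(1-3\varepsilon)\alpha(x)|G|$; for all but very few $x$ a degree at least a fixed fraction of $\alpha(x)|G|$; and for the very few remaining $x$ a large centralizer.

## Cited theorems and notation

For $S$ non-abelian simple we identify $S=\mathrm{Inn}(S)\le\mathrm{Aut}(S)$. Let $\mu(S)$ be the least index of a proper subgroup of $S$. Since $S$ embeds in the symmetric group of degree $\mu(S)$, we have $\mu(S)\ge5$. For $1\ne u\in\mathrm{Aut}(S)$ we have $C_S(u)\ne S$, so
$$|C_S(u)|\le|S|/\mu(S). \tag{3}$$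
For $z$ acting on a finite set $\Omega$, $\mathrm{Fix}_\Omega(z)$ is the set of fixed points and $\mathrm{fpr}(z,\Omega)=|\mathrm{Fix}_\Omega(z)|/|\Omega|$. For example, a $3$-cycle acting on $n$ points has $\mathrm{fpr}=1-\frac3n$. For $S$ of Lie type, $r$ is the (untwisted) rank and $q$ the field parameter. $A$ is a large absolute constant, enlarged when necessary. We write $k(S)$ for the number of conjugacy classes. We use the following.

* (F1) Burness–Guralnick–Harper, *The spread of a finite group*, Ann. of Math. 193 (2021): if every proper quotient of a finite group $G$ is cyclic, then for every $1\ne x\in G$ there is $y$ with $\langle x,y\rangle=G$.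
* (F2) Guralnick–Larsen–Tiep, *Representation growth in positive characteristic and conjugacy classes of maximal subgroups*, Duke Math. J. 161 (2012): an almost simple group with socle of Lie type has at most $ar^6+br\log\log q$ classes of maximal subgroups not containing the socle ($a,b$ absolute). We use only the bound $Ar^6(1+\log q)$.
* (F3) Liebeck–Saxl, Proc. London Math. Soc. 63 (1991): if $X$ is almost simple with socle $S$ of Lie type over $\mathbb F_q$, acting faithfully and primitively on $\Omega$, then $\mathrm{fpr}(x,\Omega)\le 4/(3q)$ for $x\ne1$, apart from $S\cong L_2(q)$ and finitely many other $S$.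
* (F4) Larsen–Shalev–Tiep, *The Waring problem for finite simple groups*, Ann. of Math. 174 (2011), Thm 4.3.6: for a quasisimple classical group $L$ over $\mathbb F_q$ with natural module $V$, and $g\in L$ with $\mathrm{supp}(g):=\min_{\lambda\in\overline{\mathbb F}_q}\mathrm{codim}\ker(g-\lambda)\ge M$, every $1\ne\chi\in\mathrm{Irr}(L)$ satisfies $|\chi(g)|/\chi(1)\le q^{-\kappa\sqrt M}$ with $\kappa=1/481$.
* (F5) Liebeck–Pyber, J. Algebra 198 (1997): $k(S)\le(6q)^r$ for $S$ simple of Lie type.
* (F6) Łuczak–Pyber, Combin. Probab. Comput. 2 (1993): the proportion $\lambda_n$ of elements of $S_n$ lying in some transitive subgroup other than $A_n,S_n$ tends to $0$.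
* (F7) Kleidman–Liebeck, *The subgroup structure of the finite classical groups*, Tables 5.1.A–B, 5.2.A, Thm 5.3.9: for $S$ of Lie type, $|\mathrm{Out}\,S|\le Ar\log q$ and $\mu(S)\ge A^{-1}q^{r/8}$. Also $\mu(A_n)=n$ and $|\mathrm{Out}\,A_n|=2$ for $n\ge7$.
* (F8) Pósa's theorem (1962), stated above.
* (F9) (only for Theorem B) Bondy, *Pancyclic graphs I* (1971): a Hamiltonian graph on $n$ vertices with at least $n^2/4$ edges is pancyclic or $K_{n/2,n/2}$.

An example for (F4): a diagonal matrix with one entry $\lambda^{1-n}$ and all others $\lambda$ has support at most $1$, even if it fixes no vector. Multiplying by a scalar does not change the support.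

Since $|S|$ is large, sporadic groups may be ignored. From (F7), as $|S|\to\infty$,
$$\delta_S:=\frac{6\,|\mathrm{Out}\,S|}{\sqrt{\mu(S)}}\to0,\qquad |\mathrm{Out}\,S|\le|S|^{1/4}\ \text{ for large }S. \tag{4}$$
For alternating groups this is clear. For Lie type, $q^r\to\infty$ while $r\log q=\log(q^r)$. So $r\log q/q^{r/16}\to0$, and $|S|^{1/4}\ge\mu(S)^{1/4}\ge A^{-1/4}q^{r/32}$ eventually exceeds $Ar\log q$.

## Random partners in an almost simple group

Let $S\le X\le\mathrm{Aut}(S)$ with $X/S$ cyclic. For $b\in X$ put
$$\pi(b)=\max_{dS}\ \Pr_{c\in dS}\big(\langle b,c\rangle\ne X\big),$$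
the maximum over the cosets $dS$ that generate $X/S$, with $c$ uniform in $dS$. Since $X/S$ is abelian, conjugation by $X$ preserves each coset $dS$, so $\pi$ is constant on $X$-classes. Also $\pi(1)=1$ because $X$ is not cyclic. Call $b$ *$\varepsilon$-good* if $\pi(b)\le\varepsilon$, and *bad* if $\pi(b)>19/20$.

**Lemma 3.** Let $0<\varepsilon<19/20$. If $|S|$ is large enough in terms of $\varepsilon$, then for all $X$ as above:

(a) in each coset of $S$ in $X$, the proportion of elements that are not $\varepsilon$-good is at most some $\tau_S$ with $\tau_S(1+\log_2|\mathrm{Out}\,S|)\le\varepsilon$;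

(b) each coset of $S$ contains at most $|S|^{1/5}$ bad elements, and $|C_S(b)|\ge|S|^{3/4}$ for each bad $b$.

### Alternating groups

Let $S=A_n$ with $n$ large, $b\in X\in\{A_n,S_n\}$, $F$ the fixed point set of $b$, $f=|F|$, $\mathrm{supp}(b)$ its complement, and $c$ uniform in a coset $dA_n$ generating $X/A_n$.

**Step 1: listing the ways to fail when $f\le0.9n$.** We want to show that $\pi(b)\le\frac fn+o(1)$ uniformly. Suppose $\langle b,c\rangle\ne X$. Since $\langle b,c\rangle A_n=X$, the group $\langle b,c\rangle$ does not contain $A_n$. Either it is transitive, and then $c$ lies in a transitive subgroup other than $A_n,S_n$, which has probability at most $2\lambda_n$ in a coset. Or it has an orbit $\Delta$ with $|\Delta|\le n/2$. If $\Delta\subseteq F$, then $\Delta$ is a cycle of $c$ inside $F$, and by Lemma 2 this contributes at most $f/n$. Otherwise $\Delta$ meets $\mathrm{supp}(b)$, and $|\Delta|\ge2$.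

**Step 2: orbits meeting the support contribute $o(1)$.** For $2\le\ell\le n/2$, a fixed $\ell$-set is $c$-invariant with probability exactly $\binom n\ell^{-1}$, because its stabilizer in $S_n$ contains odd permutations and is therefore equally divided between the cosets of $A_n$. Let $N_\ell$ be the number of $b$-invariant $\ell$-sets meeting $\mathrm{supp}(b)$. The contribution is at most $\sum_{2\le\ell\le n/2}N_\ell/\binom n\ell$.

*Small $\ell$.* Such a set contains some $u\in\mathrm{supp}(b)$ and $ub\ne u$, so
$$N_\ell\Big/\binom n\ell\le n\binom{n-2}{\ell-2}\Big/\binom n\ell=\frac{\ell(\ell-1)}{n-1}\le\frac{\ell^2}{n-1}.$$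
Over $\ell\le120\log n$ this sums to $o(1)$.

*Large $\ell$.* Let $\ell>120\log n$. A cycle of $b$ of length $l\ge2$ contains $\lfloor l/2\rfloor\ge l/3$ disjoint pairs $\{u,ub\}$. So there are at least $|\mathrm{supp}(b)|/3\ge n/30$ disjoint such pairs, and a $b$-invariant set splits none of them. Put $\theta=\ell/n\le\frac12$ and choose a random subset containing each point independently with probability $\theta$. Its size is $\ell=n\theta$, the mode, with probability at least $1/(n+1)$, and conditional on this it is a uniform $\ell$-set. A given pair is not split with probability $1-2\theta(1-\theta)\le1-\theta$. Hence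
$$N_\ell\Big/\binom n\ell\le(n+1)(1-\theta)^{n/30}\le(n+1)e^{-\ell/30}\le(n+1)n^{-4},$$
which sums to $o(1)$.

**Step 3: conclusion for $A_n$.** We have $\pi(b)\le\frac fn+o(1)$ whenever $f\le0.9n$. So for large $n$ an element that is not $\varepsilon$-good has more than $\varepsilon n/2$ fixed points, and a bad element has more than $0.9n$. At most $\binom n{f_0}(n-f_0)!=n!/f_0!$ permutations have at least $f_0$ fixed points. With $f_0=\lceil\varepsilon n/2\rceil$, (a) holds with $\tau_S=2/f_0!$, since a coset has $n!/2$ elements and $1+\log_2|\mathrm{Out}\,S|=2$. With $f_0=\lceil0.9n\rceil$ there are at most $n!/f_0!\le n^{0.1n}\le|S|^{1/5}$ bad elements. Each centralizes the alternating group on its fixed points, so $|C_S(b)|\ge f_0!/2\ge|S|^{3/4}$ for large $n$. This is (b).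

### Groups of Lie type

**Step 4: from generation to fixed points.** We bound $\pi(z)$ by fixed point ratios. Let $dS$ generate $X/S$, $c\in dS$, $\langle z,c\rangle\ne X$. Then $\langle z,c\rangle\le B$ for a maximal subgroup $B$ of $X$. Since $c\in B$, $BS=X$, so $S\not\le B$. Also $B$ is not normal in $X$. Otherwise $B\cap S$ is a proper subgroup of $S$, normal in $S$, hence trivial. Then $[B,S]\le B\cap S=1$, so $B$ centralizes $S$ and $B=1$. Thus $X=BS=S$ would have the trivial group as a maximal subgroup, which is absurd. So $N_X(B)=B$. The set $B\cap dS$ is a coset of $B\cap S$, so $\Pr(c\in B)=|B\cap S|/|S|=1/|X:B|$. The conjugates of $B$ correspond to the points of $X/B$, and $\mathrm{fpr}(z,X/B)\,|X:B|$ of them contain $z$. Summing over conjugates and then over classes,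
$$\pi(z)\le\sum_{[B]}\mathrm{fpr}(z,X/B), \tag{5}$$
over $X$-classes of maximal $B$ with $S\not\le B$ and $BS=X$. By (F2) there are at most $Ar^6(1+\log q)$ terms.

In bounded rank, (F3) makes this sum small as $q\to\infty$, except for $L_2(q)$. In large rank with $q$ bounded, $r^6$ terms of size $4/(3q)$ are useless, and we need ratios that decay with the rank. Character bounds give this, but only for elements of $S$, while $z$ may lie outside $S$. The next step moves from $z$ to elements of $S$.

**Step 5: the commutator trick.** Let $\Omega=X/B$. Since $BS=X$, $S$ is transitive on $\Omega$, and $|\Omega|=|S:S\cap B|\ge\mu(S)$. Put $\Phi=\mathrm{Fix}_\Omega(z)$. For uniform $s\in S$, transitivity gives $\mathbb E|\Phi\cap\Phi s|=|\Phi|^2/|\Omega|$. A point of $\Phi\cap\Phi s$ is fixed by $z$ and by $z^s$, hence by $[z,s]\in S$. Dividing by $|\Omega|$,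
$$\mathrm{fpr}(z,\Omega)^2\le\mathbb E_{s\in S}\,\mathrm{fpr}([z,s],\Omega). \tag{6}$$
For $g\in S$, decompose the permutation character of $S$ on $\Omega$ as $1+\sum_{\chi\ne1}a_\chi\chi$, where $\sum_{\chi\neq 1} a_\chi\chi(1)\le|\Omega|$. Then
$$\mathrm{fpr}(g,\Omega)\le\frac1{|\Omega|}+\max_{1\ne\chi\in\mathrm{Irr}(S)}\frac{|\chi(g)|}{\chi(1)}. \tag{7}$$

**Step 6: bounded rank.** We show that $\pi(z)\to0$ uniformly over $z\ne1$ as $q\to\infty$ with $r$ bounded. In (5), $X$ acts primitively on $X/B$, and faithfully because every nontrivial normal subgroup of $X$ contains $S$. So if $S\not\cong L_2(q)$, (F2) and (F3) give the claim. Let $S=L_2(q)$, $1\ne g\in S$, $1\ne\chi\in\mathrm{Irr}(S)$. From the character table: if $\chi(1)=q$ then $|\chi(g)|\le1$; if $\chi(1)=q\pm1$ then $|\chi(g)|\le2$; if $\chi(1)=(q\pm1)/2$ ($q$ odd) then $|\chi(g)|\le(1+\sqrt q)/2$. In all cases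
$$\frac{|\chi(g)|}{\chi(1)}\le\frac{1+\sqrt q}{q-1}=\frac1{\sqrt q-1}.$$
Further, $\Pr([z,s]=1)=|C_S(z)|/|S|\le1/\mu(S)$ by (3). So (6) and (7) give, for large $q$, where $\mu(S)=q+1$,
$$\mathrm{fpr}(z,\Omega)^2\le\frac2{\mu(S)}+\frac1{\sqrt q-1}=O(q^{-1/2}).$$
Then (5) and (F2) give $\pi(z)=O(q^{-1/4}(1+\log q))\to0$.

**Step 7: classical groups of large rank.** We show: if the rank is large in terms of $\varepsilon$ and $|z^S|\ge|S|^{1/10}$, then $\pi(z)\le\varepsilon$. Let $L\in\{SL_n(q),SU_n(q),Sp_n(q),\Omega_n^\pm(q)\}$ (including $\Omega_n(q)$, $nq$ odd) with $L/Z(L)=S$ and natural module of dimension $n$ over $\mathbb F_Q$, $Q\in\{q,q^2\}$. Here $n/2-1\le r\le n$, and $|S|\ge q^{n^2/3}$ for large $n$. Let $M=\lceil n/240\rceil$.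

*Few elements have small support.* Let $g\in L$ have support $<M\le n/2$, attained at $\lambda$, so that the $\lambda$-eigenspace has dimension $>n/2$. Then $\lambda\in\mathbb F_Q$, for otherwise a Galois conjugate eigenvalue would have a second eigenspace of dimension $>n/2$. So $g-\lambda$ is an $n\times n$ matrix over $\mathbb F_Q$ of rank $<M$, hence a product of an $n\times M$ and an $M\times n$ matrix. There are at most $Q\cdot Q^{2nM}\le q^{2+4nM}\le q^{n^2/40}$ such $g$ for large $n$.

*The commutator rarely has small support.* The element $[z,s]=z^{-1}z^s$ takes each of its values with probability $1/|z^S|\le|S|^{-1/10}\le q^{-n^2/30}$. So it lifts to an element of $L$ of support $<M$ with probability at most $q^{n^2/40-n^2/30}=q^{-n^2/120}$. Otherwise (7) and (F4) apply, viewing characters of $S$ as characters of $L$.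

*Conclusion.* By (6),
$$\mathrm{fpr}(z,\Omega)^2\le q^{-n^2/120}+\frac1{\mu(S)}+q^{-\kappa\sqrt{n/240}}.$$
Since $\mu(S)\ge A^{-1}q^{r/8}$ and $r\ge n/2-1$, with $\eta=\kappa/(2\sqrt{240})$ the right side is at most $Aq^{-2\eta\sqrt n}$ for large $n$, after enlarging $A$. So each ratio is at most $Aq^{-\eta\sqrt n}$, and (5), (F2) and $1+\log q\le2q$ give, once $\eta\sqrt n>1$,
$$\pi(z)\le A^2n^6(1+\log q)q^{-\eta\sqrt n}\le2A^2n^6q^{1-\eta\sqrt n}\le2A^2n^6\,2^{1-\eta\sqrt n}\to0\quad(n\to\infty),$$
uniformly in $q$.

**Step 8: counting the exceptions.** Choose $r_0=r_0(\varepsilon)$ so that Step 7 applies to all classical $S$ of rank $r\ge r_0$, and $(6q)^r\le q^{4r}\le|S|^{1/10}$ there. The first inequality holds as $6\le q^3$, and the second holds for large $r$ because $|S|\ge q^{r^2/3}$.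

Let $S$ be classical with $r\ge r_0$, and let $z$ be not $\varepsilon$-good. Then $|z^S|<|S|^{1/10}$, so $|C_S(z)|>|S|^{9/10}$. We count such $z$ in a coset by counting $S$-classes. By the orbit-counting lemma the number of $S$-classes in $zS$ is
$$\frac1{|S|}\sum_{s\in S}|C_{zS}(s)|\le\frac1{|S|}\sum_{s\in S}|C_S(s)|=k(S),$$
because $C_{zS}(s)$ is empty or a coset of $C_S(s)$. By (F5) a coset contains at most $k(S)|S|^{1/10}\le|S|^{1/5}$ elements that are not $\varepsilon$-good.

In the remaining Lie type cases the rank is bounded, so $|S|$ large means $q$ large, and by Step 6 only $z=1$ can fail to be $\varepsilon$-good. As $\varepsilon<19/20$, bad elements are not $\varepsilon$-good, so (b) holds in all cases. And (a) holds with $\tau_S\le|S|^{-4/5}$, since $\log_2|\mathrm{Out}\,S|\le\frac14\log_2|S|$ by (4). $\square$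

## Square roots in a coset of $S$

**Lemma 4.** For a coset $\gamma_0S\subseteq\mathrm{Aut}(S)$ and $c'\in\mathrm{Aut}(S)$, we have $\#\{\gamma\in\gamma_0S:\gamma^2=c'\}\le|S|\sqrt{2/\mu(S)}$.

**Proof.** If $c'\ne1$, every such $\gamma$ commutes with $\gamma^2=c'$, so it lies in $C_{\mathrm{Aut}(S)}(c')\cap\gamma_0S$. This set is empty or a coset of $C_S(c')$, so it has size at most $|S|/\mu(S)$ by (3).

Let $c'=1$ and let $J$ be the set in question, assumed nonempty; then $\gamma_0^2\in S$. For $u,v\in J$ put $s=uv\in\gamma_0^2S=S$. Then $s^u=u^{-1}uvu=vu=(uv)^{-1}=s^{-1}$. For given $s$, any two elements of $\gamma_0S$ inverting $s$ differ by an element of $C_S(s)$, so at most $|C_S(s)|$ elements $u$ are possible, and then $v=u^{-1}s$ is determined. Therefore, using (3) for $s\ne1$ and $\mu(S)\le|S|$,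
$$|J|^2\le\sum_{s\in S}|C_S(s)|\le|S|+\frac{|S|^2}{\mu(S)}\le\frac{2|S|^2}{\mu(S)}.\qquad\square$$

## Coordinates on $G$

Let $G$ and $N=S^k$ be as in Theorem A, and $m=|G/N|$. If $C_G(N)\ne1$, it would contain $N$, which is non-abelian; so $C_G(N)=1$. Hence $Z(G)=1$ and $G$ is not cyclic. $G$ permutes the $k$ simple factors transitively because $N$ is minimal normal. Let $K\ge N$ be the kernel of this action. The group $G/K$ is abelian, faithful and transitive, hence regular. So $|G/K|=k$ and $K=N_G(S_1)$ for a fixed factor $S_1=S$. Let $X\le\mathrm{Aut}(S)$ be the group induced by $K$ on $S_1$. It contains $S$, and $X/S$ is cyclic as an image of $K/N$.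

Let $gN$ generate $G/N$. Put $S_i=S_1^{g^{i-1}}$, with $i$ read modulo $k$. Then $g$ permutes the factors as a $k$-cycle, and $K=\langle g^k\rangle N$. For $u\in K$ and $i\in\mathbb Z$ let $u_i\in X$ be the automorphism of $S_1$ induced by $u^{g^{-(i-1)}}$, and let $a$ be the one induced by $g^k$. Then $X=\langle S,a\rangle$, $u_{i-k}=u_i^{\,a}$, and
$$(u^{g^l})_1=u_{1-l}=(u_{k+1-l})^a\qquad(1\le l\le k). \tag{8}$$
The homomorphism $u\mapsto(u_1,\dots,u_k)$ is injective on $K$: if all $u_i=1$ then $u$ centralizes every $S_i$, so $u\in C_G(N)=1$. By counting it identifies $N$ with $S^k$. If $u\in g^{kj}N$, then all $u_i\in a^jS$, and by counting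
$$uN\ \text{ corresponds bijectively to }\ (a^jS)^k. \tag{9}$$
If $u_1\in S$, then $a^j\in S$, so all $u_i\in S$. Thus $u$ acts on $N$ as an element of $N$, and $u\in N$ because $C_G(N)=1$. Therefore $K/N\cong X/S$, and
$$m=k\,|X/S|\le k\,|\mathrm{Out}\,S|. \tag{10}$$
The component of $u\in K$ at a factor $R=S_1^h$ is the action of $u^{h^{-1}}$ on $S_1$. Since $h$ is unique up to left multiplication by $K$, the component is well defined up to $X$-conjugacy. So "$\varepsilon$-good component" and "bad component" are independent of all choices.

For $G=A_5\wr\langle\tau\rangle$ and $g=\tau$, $(u_1,u_2)$ are the usual coordinates, $a=1$, $X=A_5$. For $G=\langle A_5^2,(\sigma,1)\tau\rangle$ we found $g^2=(\sigma,\sigma)$, so $a=\sigma$, $X=S_5$, and $m=2\cdot2$.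

We also need the structure of subgroups of $S^k$ projecting onto every factor. A *full diagonal subgroup* of a product of copies of $S$ is a subgroup projecting isomorphically onto each factor. In $S\times S$ these are the groups $\{(s,s^\beta):s\in S\}$ with $\beta\in\mathrm{Aut}(S)$.

**Lemma 5.** Let $P\le S^k$ project onto every factor. Then $P$ is a product of full diagonal subgroups over the blocks of a partition of the factors, and the partition is determined by $P$. A full diagonal subgroup of a product of copies of $S$ is its own normalizer in that product.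

**Proof.** We begin with the last claim. After applying automorphisms to the coordinates, the diagonal is $\{(s,\dots,s)\}$. If $(n_i)$ normalizes it, then $s^{n_i}=s^{n_1}$ for all $s$, so $n_in_1^{-1}\in Z(S)=1$ for all $i$.

Let $I$ be a minimal nonempty set of coordinates such that $Q:=P\cap S^I\ne1$. Let $i\in I$. By minimality $Q\to S_i$ is injective, since its kernel has support in $I\setminus\{i\}$. The image is nontrivial, and it is normal in $S_i$ because $Q\trianglelefteq P$ and $P$ projects onto $S_i$. So the image is $S_i$, and $Q$ is a full diagonal subgroup of $S^I$. The projection of $P$ to $S^I$ normalizes $Q$, so it is contained in $Q\le P$. Hence $P=Q\times(P\cap S^{I^c})$, and the second factor projects onto every factor of $S^{I^c}$. Induct. The blocks are the minimal supports of nontrivial elements of $P$, so they are determined by $P$. $\square$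

## Random partners in $G$

**Proposition 6.** Let $|S|$ be large as in Lemma 3, $1\ne x\in G$, and $yN$ admissible for $x$. The proportion of $y'\in yN$ with $\langle x,y'\rangle\ne G$ is at most
$$\delta_S+\min_i\pi(x_i)\ \text{ if }x\in K,\qquad \delta_S+\varepsilon+\tau_S\ \text{ if }x\notin K.$$

**Step 1: reduction to a generating coset.** We want coordinates adapted to $y$. Identify $G/N$ with $\mathbb Z/m$. For each $p\mid m$ at least one of $x,y$ is nonzero modulo $p$, so some residue of $i$ modulo $p$ makes $yx^i$ nonzero modulo $p$. By the Chinese remainder theorem some $yx^iN$ generates $G/N$. As $y'\mapsto y'x^i$ is a bijection $yN\to yx^iN$ and $\langle x,y'x^i\rangle=\langle x,y'\rangle$, we may assume that $yN=gN$ generates $G/N$. Write $y=gn$ with $n\in N$ uniform, and $H=\langle x,y\rangle$. Then $HN=G$.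

**Step 2: a random pair in $X$.** We find elements of $H\cap K$ whose first components form a random pair to which Lemma 3 applies. Since $(gn)^l=g^l\,n^{g^{l-1}}\cdots n^gn$, (8) gives
$$c:=(y^k)_1=a\,n_2^a n_3^a\cdots n_k^a\,n_1=n_2n_3\cdots n_k\,a\,n_1,$$
which is uniform on $aS$, and $aS$ generates $X/S$. (For $A_5\wr\langle\tau\rangle$ and $y=\tau n$ this reads $(y^2)_1=n_2n_1$.)

*Case $x\in K$.* Put $z=x$. Then $\Pr(\langle z_1,c\rangle\ne X)\le\pi(x_1)$. Conjugating $(x,y)$ by $g^{-(i-1)}$ preserves the uniform distribution on $gN$ and replaces $x_1$ by $x_i$. So for any chosen $i$ we may arrange $\Pr(\langle z_1,c\rangle\ne X)\le\pi(x_i)$. Choose $i$ with $\pi(x_i)$ minimal.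

*Case $x\notin K$.* Then $k\ge2$ and $x=g^jv$ with $1\le j\le k-1$, $v\in K$. Put $p=n^{g^{j-1}}\cdots n^gn$, so $y^j=g^jp$, and $z=y^{-j}x=p^{-1}v\in K$. By (8), $p_1=n_{k+2-j}^a\cdots n_k^a\,n_1$ (just $n_1$ if $j=1$), where $k+2-j\ge3$. Fix $n_3,\dots,n_k$. Then $z_1=n_1^{-1}\alpha_0^{-1}v_1$ and $c=n_2\beta n_1$ with $\alpha_0\in S$ and $\beta\in aS$ fixed. Given $n_1$, the element $c$ is uniform on $aS$ as $n_2$ varies; and $z_1$ is uniform on $v_1S$. So $(z_1,c)$ is uniform on $v_1S\times aS$, and by Lemma 3(a)
$$\Pr(\langle z_1,c\rangle\ne X)\le\mathbb E_{z'\in v_1S}\,\pi(z')\le\varepsilon+\tau_S.$$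

In both cases $H=\langle z,y\rangle$ and $z,y^k\in H\cap K$. So if $\langle z_1,c\rangle=X$, then $H\cap K$ induces $X$ on $S_1$.

**Step 3: what can still go wrong.** Suppose $H\cap K$ induces $X$ on $S_1$. We show that $H=G$ unless $x$ and $y$ normalize a common product of diagonals. Let $P=H\cap N\trianglelefteq H$. Its projection to $S_1$ is normalized by $X\ge S$, so it is $1$ or $S_1$. Suppose it is $1$. Since $HN=G$, $H$ is transitive on the factors, so all projections of $P$ are trivial and $P=1$. Then $H\cap K\cong(H\cap K)N/N$ is cyclic, but it maps onto the non-abelian group $X$, a contradiction. So $P$ projects onto $S_1$, hence onto every factor, and Lemma 5 applies. The partition is $H$-invariant because $P$ is normalized by $H$. As $H$ acts on the factors as the regular cyclic group generated by the $k$-cycle $S_i\mapsto S_{i+1}$, the blocks are the residue classes modulo $k/t$ of the index $i$, for some $t\mid k$.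

If $t=1$, then $P=N$ and $H=HN=G$. If $t>1$, let $t_1$ be a prime divisor of $t$. Each residue class modulo $k/t_1$ lies in one modulo $k/t$. The product of the projections of $P$ to the residue classes modulo $k/t_1$ is again a product of full diagonal subgroups, and it is normalized by $H$, since $H$ permutes these classes.

For a prime $t\mid k$ put $w=k/t$, and let $\mathcal D_t$ be the set of subgroups $D=\prod_\Delta D_\Delta$ such that $\Delta$ runs over the residue classes modulo $w$, each $D_\Delta$ is a full diagonal subgroup of $\prod_{i\in\Delta}S_i$, and $D$ is normalized by some element of $gN$. We have shown: if $H\ne G$, then for some prime $t\mid k$ both $x$ and $y$ normalize some $D\in\mathcal D_t$. Since $G/N$ is abelian, conjugation by $N$ preserves $gN$, and it fixes every factor, so it preserves $\mathcal D_t$. It remains to prove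
$$\Pr\big(\exists\,t,\ \exists D\in\mathcal D_t\text{ normalized by }x\text{ and }y\big)\le\delta_S. \tag{11}$$

**Step 4: a union bound by $N$-orbits.** There are too many $D$ to sum naively, so we group them by $N$-conjugacy. By Lemma 5 applied blockwise, $N_N(D)=D$. The elements of $gN$ normalizing $D$ form the empty set or a coset of $D$, so $\Pr(y\text{ normalizes }D)\le|D|/|N|=|S|^{-(t-1)w}$. This is exactly the reciprocal of the size of the $N$-orbit of $D$. Summing over the $D$ normalized by $x$,
$$\Pr(\exists D\in\mathcal D_t)\le\#\{N\text{-orbits on }\mathcal D_t\}\cdot\max_O\frac{\#\{D\in O:x\text{ normalizes }D\}}{|O|}. \tag{12}$$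

**Step 5: parameters for diagonals.** We parametrize an $N$-orbit. Let $\Delta=\{R^{h_0},\dots,R^{h_{t-1}}\}$ be a block, where $R$ is a factor in $\Delta$, $h_0=1$ and $h_i\in G$. The full diagonals are the groups
$$\Big\{\prod_i(s^{\beta_i})^{h_i}:s\in R\Big\},\qquad\beta_0=1,\quad \beta_i\in\mathrm{Aut}(R)\text{ unique}.$$
Conjugating by $\prod_in_i^{h_i}$ with $n_i\in R$ and renaming $s^{n_0}$ as $s$ replaces $\beta_i$ by $n_0^{-1}\beta_in_i$. So two full diagonals are $N$-conjugate if and only if their $\beta_i$ have the same images in $\mathrm{Out}(R)$ for all $i$. On an $N$-orbit the $\beta_i$ ($1\le i\le t-1$) range independently over fixed cosets of $R=\mathrm{Inn}(R)$, and the orbit has size $|S|^{t-1}$. Replacing $h_i$ by $h_in'$ with $n'\in N$ changes $\beta_i$ only by an inner automorphism, because $h_in'h_i^{-1}\in N$.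

**Step 6: the cyclic computation.** We find which diagonals a cyclic permutation of $\Delta$ can normalize. Let $h\in G$ permute the $t$ factors of $\Delta$ cyclically, take $h_i=h^i$, and let $\hat c$ be the automorphism of $R$ induced by $h^t$. Conjugation by $h$ sends the tuple $(s,s^{\beta_1},\dots,s^{\beta_{t-1}})$ to $(s^{\beta_{t-1}\hat c},s,s^{\beta_1},\dots,s^{\beta_{t-2}})$. With $\gamma=\beta_{t-1}\hat c$, this lies in the diagonal for all $s$ if and only if $\beta_i=\gamma\beta_{i+1}$ for $0\le i\le t-2$. Equivalently,
$$\beta_i=\gamma^{-i}\ \text{ for all }i,\quad\text{where }\gamma=\beta_1^{-1}\text{ and }\gamma^t=\hat c. \tag{13}$$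
For $G=S\wr\langle\tau\rangle$ and $h=\tau$ we have $D=\{(s,s^\beta)\}$ and $D^\tau=\{(s,s^{\beta^{-1}})\}$. So $\tau$ normalizes $D$ if and only if $\beta^2=1$. This is where Lemma 4 will be needed.

**Step 7: there are at most $|\mathrm{Out}\,S|$ orbits on $\mathcal D_t$.** Let $D\in\mathcal D_t$ be normalized by $y_0\in gN$, and let $\Delta_1$ be the block containing $S_1$. Apply Step 6 with $R=S_1$ and $h=y_0^w$: with respect to $h_i=y_0^{iw}$ we have $\beta_i=\gamma^{-i}$. As $y_0^{iw}\in g^{iw}N$, Step 5 shows that with respect to $h_i=g^{iw}$ the parameters have images $\bar\gamma^{-i}$ in $\mathrm{Out}(S)$. So the $N$-orbit of $D_{\Delta_1}$ is determined by $\bar\gamma\in\mathrm{Out}(S)$. The other components are $D_{\Delta_1}^{y_0^j}$ with $1\le j<w$ and $y_0^j\in g^jN$, so their $N$-orbits are those of $D_{\Delta_1}^{g^j}$. Since $N$ acts independently on the blocks, the $N$-orbit of $D$ is determined by $\bar\gamma$.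

**Step 8: the proportion normalized by $x$.** An $N$-orbit $O$ is a product over the blocks of orbits of full diagonals, each of size $|S|^{t-1}$. There are three cases. Write $\mu=\mu(S)$.

(i) $x\in K$. Some component of $x$ is nontrivial, in a block $\Delta$ say. Let $x_{(i)}$ be the automorphism of $R$ induced by $x^{h_i^{-1}}$. Conjugation by $x$ sends $(s^{\beta_i})^{h_i}$ to $(s^{\beta_ix_{(i)}})^{h_i}$. So $x$ normalizes $D_\Delta$ if and only if $\beta_ix_{(i)}=x_{(0)}\beta_i$, that is, $x_{(i)}=x_{(0)}^{\beta_i}$, for all $i$. If this happens for some choice of parameters, all $x_{(i)}\ne1$. Two values of $\beta_i$ in one coset that satisfy the equation differ by right multiplication by an element of $C_S(x_{(i)})$, so by (3) at most $|S|/\mu$ of the $|S|$ values are possible. The proportion is at most $\mu^{-(t-1)}$.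

(ii) $x$ moves a block $\Delta$. Then $D_{\Delta x}=D_\Delta^x$ is determined by $D_\Delta$, so the proportion is at most $|S|^{-(t-1)}\le\mu^{-(t-1)}$.

(iii) $x\notin K$ fixes all blocks. As $G/K$ is regular on the factors, $x$ fixes no factor, and the stabilizer of $\Delta_1$ induces on $\Delta_1$ a regular group of prime order $t$. So $x$ permutes $\Delta_1$ as a $t$-cycle. Apply Step 6 with $R=S_1$, $h=x$: $D_{\Delta_1}$ is normalized by $x$ only if $\beta_i=\gamma^{-i}$ for all $i$, where $\gamma=\beta_1^{-1}$ lies in a fixed coset of $S$ and $\gamma^t=c'$, the automorphism of $S_1$ induced by $x^t$. For $t\ge3$ the proportion is at most $|S|/|S|^{t-1}=|S|^{-(t-2)}$. For $t=2$ this is useless, but Lemma 4 bounds the proportion by $\sqrt{2/\mu}$.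

**Step 9: summing over primes $t\mid k$.** By (12) and Steps 7 and 8, the probability in (11) is at most
$$|\mathrm{Out}\,S|\Big(\sum_{t\ge2}\mu^{-(t-1)}+\sqrt{\tfrac2\mu}+\sum_{t\ge3}|S|^{-(t-2)}\Big)\le|\mathrm{Out}\,S|\Big(\frac4\mu+\sqrt{\tfrac2\mu}\Big)\le\frac{6\,|\mathrm{Out}\,S|}{\sqrt\mu}=\delta_S,$$
because $\frac1{\mu-1}+\frac1{|S|-1}\le\frac2{\mu-1}\le\frac4\mu$. This proves (11). Together with Step 2 it proves the proposition. $\square$

## Good vertices, bad vertices, and their numbers

Fix $\varepsilon=10^{-4}$, and let $|S|>c$ be so large that Lemma 3 holds for this $\varepsilon$, $\delta_S\le\varepsilon$, $|\mathrm{Out}\,S|\le|S|^{1/4}$ and $|S|\ge10^{20}$. Note that $\tau_S\le\varepsilon$. By (1),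
$$\rho_m|G|=\rho_m\,m\,|S|^k\ge|S|^k, \tag{14}$$
and $\alpha(x)\ge\rho_m$ for all $x$.

**Definition (good and bad vertices).** Let $1\ne x\in G$. Call $x$ *good* if $x\notin K$ or some component of $x$ is $\varepsilon$-good. Call $x$ *bad* if $x\in K$ and all its components are bad.

**Lemma 7.** With these conventions:

(a) if $x$ is good, then in each coset admissible for $x$ a proportion at least $1-3\varepsilon$ is adjacent to $x$;

(b) if $x$ is not bad, then in each coset admissible for $x$ a proportion at least $\frac1{40}$ is adjacent to $x$;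

(c) at most $\varepsilon\rho_m|G|$ elements of $G$ (counting $x=1$) are not good vertices;

(d) there are at most $|S|^{9k/20}$ bad vertices;

(e) if $x$ is bad and $y$ is any neighbor of $x$, then $x$ has at least $|S|^{3k/4}$ neighbors in the coset $yN$, namely the conjugates of $y$ under $C_G(x)$; and $x$ has a neighbor.

**Proof.** (a), (b): the elements $y'=1$ and $y'=x$ never generate $G$ with $x$, since $G$ is not cyclic, so Proposition 6 already counts them as failures. For good $x$ the failure proportion is at most $\delta_S+\varepsilon+\tau_S\le3\varepsilon$. If $x$ is neither good nor bad, then $x\in K$ has a component with $\pi\le\frac{19}{20}$, and the success proportion is at least $1-\frac{19}{20}-\delta_S\ge\frac1{40}$.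

(c): we count the elements of $K$ all of whose components are not $\varepsilon$-good. By (9) and Lemma 3(a), each of the $|K/N|$ cosets of $N$ in $K$ contains at most $(\tau_S|S|)^k$ of them. Since $|K|=|G|/k$, the total is at most $\frac{\tau_S^k}k|G|\le\frac{\tau_S}k|G|$. By (10) and $1+\log_2k\le k$,
$$1+\log_2m\le1+\log_2k+\log_2|\mathrm{Out}\,S|\le k(1+\log_2|\mathrm{Out}\,S|).$$
So the total is at most $\frac{\varepsilon}{k(1+\log_2|\mathrm{Out}\,S|)}|G|\le\frac{\varepsilon}{1+\log_2m}|G|\le\varepsilon\rho_m|G|$, by (1).

(d): by (9) and Lemma 3(b) there are at most $|K/N|\,|S|^{k/5}\le|\mathrm{Out}\,S|\,|S|^{k/5}\le|S|^{1/4+k/5}\le|S|^{9k/20}$.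

(e): every nontrivial normal subgroup of $G$ contains $N$, so every proper quotient of $G$ is cyclic, and (F1) gives a neighbor. The group $C_G(x)$ acts by conjugation on the neighbors of $x$, and the stabilizer of a neighbor $y$ is $C_G(x)\cap C_G(y)=Z(G)=1$. So the orbit of $y$ has size $|C_G(x)|\ge|C_N(x)|=\prod_i|C_S(x_i)|\ge|S|^{3k/4}$. It lies in $yN$ because $G/N$ is abelian. $\square$

## Odd $m$: Pósa's condition

Let $m$ be odd. We verify (F8) with $n=|G|-1$. Let $1\le j<n/2$ and $t=j/|G|<\frac12$. By Lemma 7(b) and (14), vertices that are not bad have degree at least $\rho_m|G|/40\ge|S|^k/40>|S|^{3k/4}$. Bad vertices have degree at least $|S|^{3k/4}$.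

**Range 1: $j<|S|^{3k/4}$.** No vertex has degree $\le j$.

**Range 2: $|S|^{3k/4}\le j<\rho_m|G|/40$.** Only bad vertices can have degree $\le j$, and there are at most $|S|^{9k/20}<j$ of them.

**Range 3: $j\ge\rho_m|G|/40$.** The vertices that are not good number at most $\varepsilon\rho_m|G|\le40\varepsilon j=0.004j$. A good $x$ has $\deg x\ge(1-3\varepsilon)\alpha(x)|G|$. So if $\deg x\le j$ then $\alpha(x)\le t':=t/(1-3\varepsilon)<0.501$. As $x$ runs over $G$, $xN$ is uniform in $G/N\cong\mathbb Z/m$, so by Lemma 1 the number of such $x$ is at most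
$$1.9\,t'^2|G|=\frac{1.9\,t'}{1-3\varepsilon}\,j\le0.96\,j.$$
In total fewer than $j$ vertices have degree $\le j$.

By (F8), $\Gamma(G)$ is Hamiltonian. This proves Theorem A for odd $m$.

## A bipartite degree condition

**Lemma 8** (Moon–Moser type)**.** A bipartite graph with parts $\mathcal A,\mathcal B$ of size $M\ge2$, such that for each integer $1\le j\le M/2$ each part has fewer than $j$ vertices of degree $\le j$, is Hamiltonian.

**Proof.** Otherwise take an edge-maximal counterexample for this $M$; adding edges between the parts preserves the hypothesis, and $K_{M,M}$ is Hamiltonian. Choose non-adjacent $u\in\mathcal A$, $v\in\mathcal B$ with $d(u)+d(v)$ maximal. Adding the edge $uv$ creates a Hamiltonian cycle, so there is a Hamiltonian path $u=a_1b_1a_2b_2\cdots a_Mb_M=v$.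

Suppose $u\sim b_i$ and $v\sim a_i$. Since $u\not\sim v$, we have $2\le i\le M-1$. Then
$$a_1\,b_i\,a_{i+1}b_{i+1}\cdots a_M b_M\,a_i\,b_{i-1}a_{i-1}\cdots b_1\,a_1$$
is a Hamiltonian cycle, a contradiction. So $u\sim b_i$ implies $v\not\sim a_i$, and in particular $d(u)+d(v)\le M$.

Reversing the path exchanges the roles of $u$ and $v$, so we may assume $h:=d(u)\le M/2$. For each of the $h$ indices with $u\sim b_i$, the vertex $a_i$ is not adjacent to $v$, so $d(a_i)\le d(u)=h$ by maximality of $d(u)+d(v)$. Thus at least $h$ vertices of $\mathcal A$ have degree $\le h$. The case $j=1$ of the hypothesis says that no vertex has degree $\le1$, so $1\le h\le M/2$, and this contradicts the hypothesis. $\square$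

## Even $m$: merging one edge

Let $m$ be even and $m'$ its odd part. Let $E$ be the set of nontrivial elements of the index-$2$ subgroup of $G$ containing $N$, and $O$ the set of elements outside that subgroup. With $M=|G|/2-1$ we have $|E|=M$ and $|O|=M+1$. Let $\alpha'(x)$ be the product of $1-\frac1p$ over the *odd* primes $p\mid m$ dividing $|G/N:\langle xN\rangle|$, which is $\alpha_{m'}$ of the image of $x$ in $\mathbb Z/m'$. Then $\alpha'(x)\ge\rho_{m'}=2\rho_m$.

**Step 1: degrees in the bipartite graph.** Let $d(x)$ be the degree of $x$ in the graph of edges of $\Gamma(G)$ between $E$ and $O$. If $x\in E$, all admissible cosets lie outside the index-$2$ subgroup, and there are $\alpha(x)m=\alpha'(x)m/2$ of them. If $x\in O$, there are $\alpha'(x)m$ admissible cosets, described by conditions modulo odd primes only, so by the Chinese remainder theorem exactly $\alpha'(x)m/2$ of them lie inside the index-$2$ subgroup. With Lemma 7: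

* good $x$: $d(x)\ge(1-3\varepsilon)\alpha'(x)|G|/2$;
* $x$ not bad: $d(x)\ge\alpha'(x)|G|/80\ge\rho_m|G|/40$;
* bad $x$: $d(x)\ge|S|^{3k/4}$.

For bad $x\in E$ all neighbors are in $O$, so Lemma 7(e) applies directly. For bad $x\in O$, if the neighbor $y$ lies in $O$, replace it by $yx$. This lies in the index-$2$ subgroup, generates $G$ with $x$, and is not $1$ since $G$ is not cyclic. So $yx\in E$ is a neighbor of $x$, and its orbit under $C_G(x)$ lies in $E$.

**Step 2: an edge inside $O$ with many common neighbors.** We need $|O|$ reduced by one. Let $gN$ generate $G/N$; it is admissible for each of its elements, and $gN\subseteq O$. At least a proportion $1-\tau_S$ of $gN$ is good: for $k=1$ by Lemma 3(a), and for $k\ge2$ all of it, since then $gN\cap K=\emptyset$. Pick a good $u\in gN$. A proportion at least $1-3\varepsilon$ of $gN$ is adjacent to $u$, so there is a good $v\in gN$ adjacent to $u$. As $\alpha'(u)=\alpha'(v)=1$, each has at least $(1-3\varepsilon)|G|/2$ neighbors in $E$. Since $|E|<|G|/2$, they have at least $(1-6\varepsilon)|G|/2$ common neighbors in $E$.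

**Step 3: the merged graph.** Let $\Gamma'$ be the bipartite graph with parts $E$ and $O'=(O\setminus\{u,v\})\cup\{w\}$, both of size $M$. Its edges are those of $\Gamma(G)$ between $E$ and $O\setminus\{u,v\}$, and $w$ is joined to the common neighbors of $u$ and $v$ in $E$. A Hamiltonian cycle of $\Gamma'$ contains $e\,w\,e'$ with $e\ne e'$ both adjacent to $u$ and to $v$. Replacing this by $e\,u\,v\,e'$ gives a Hamiltonian cycle of $\Gamma(G)$. So it suffices to verify the hypothesis of Lemma 8 for $\Gamma'$.

**Step 4: degrees in $\Gamma'$.** Write $d'$ for degrees in $\Gamma'$. We have $d'(w)\ge(1-6\varepsilon)|G|/2>M/2$ and $d'(x)\ge d(x)-2$ for $x\ne w$. By (14), $\frac12\alpha'(x)|G|\ge\rho_m|G|\ge|S|^k\ge10^{20}$, so the loss of $2$ is negligible: $d'(x)\ge(1-4\varepsilon)\alpha'(x)|G|/2$ for good $x$; $d'(x)\ge\rho_m|G|/41>|S|^{3k/4}$ for $x$ not bad; and $d'(x)\ge|S|^{3k/4}-2$ for bad $x$.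

**Step 5: checking the condition.** Let $1\le j\le M/2$ and $t=j/(|G|/2)<\frac12$. The vertex $w$ never has degree $\le j$.

If $j<|S|^{3k/4}-2$, no vertex has $d'\le j$.

If $|S|^{3k/4}-2\le j<\rho_m|G|/41$, only bad vertices can have $d'\le j$, and there are at most $|S|^{9k/20}<|S|^{3k/4}-2\le j$ of them.

If $j\ge\rho_m|G|/41$, at most $\varepsilon\rho_m|G|\le41\varepsilon j\le0.005j$ vertices are not good. A good $x$ with $d'(x)\le j$ has $\alpha'(x)\le t':=t/(1-4\varepsilon)<0.501$. The image of $x$ in the quotient $\mathbb Z/m'$ of $G/N$ is equidistributed as $x$ ranges over the index-$2$ subgroup, and also over its complement. So by Lemma 1 each part contains at most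
$$1.9\,t'^2\,\frac{|G|}2=\frac{1.9\,t'}{1-4\varepsilon}\,j\le0.96\,j$$
of them. In total each part has fewer than $j$ vertices with $d'\le j$.

By Lemma 8, $\Gamma'$ is Hamiltonian, hence so is $\Gamma(G)$. This completes the proof of Theorem A. $\blacksquare$

## All cycle lengths, and the equivalence of four conditions

**Proof of Theorem B(1).** We use the same $c$. By Theorem A, $\Gamma(G)$ is Hamiltonian, so for (F9) we only need to count edges. By (2), $\sum_{x\in G}\alpha(x)=|G|\prod_{p\mid m}(1-p^{-2})>0.607\,|G|$. By Lemma 7(c) at most $\varepsilon|G|$ elements of $G$ are not good vertices, and good vertices have $\deg x\ge(1-3\varepsilon)\alpha(x)|G|$. As $\alpha\le1$,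
$$\sum_x\deg x\ge(1-3\varepsilon)(0.607-2\varepsilon)|G|^2>\frac{n^2}2,\qquad n=|G|-1.$$
So there are more than $n^2/4$ edges. In particular $\Gamma(G)\ne K_{n/2,n/2}$, and (F9) shows that $\Gamma(G)$ is pancyclic. $\blacksquare$

**Proof of Theorem B(2).** We go around the circle of implications. A pancyclic graph is Hamiltonian, and a Hamiltonian graph has no isolated vertex.

Suppose $\Gamma(G)$ has no isolated vertex, and let $1\ne R\trianglelefteq G$. Take $1\ne x\in R$ and $y$ with $\langle x,y\rangle=G$. Then $G/R=\langle yR\rangle$ is cyclic. So every proper quotient of $G$ is cyclic.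

Finally suppose that every proper quotient of $G$ is cyclic and that $G$ has a non-abelian composition factor of order $>c$. Let $N$ be a minimal normal subgroup. Since $G/N$ is cyclic and $G$ is not soluble, $N$ is non-abelian, so $N=S^k$ with $S$ non-abelian simple. Then $S$ is the only non-abelian composition factor, whence $|S|>c$. If $R\ne N$ were a second minimal normal subgroup, then $N\cap R=1$ and $N\cong NR/R\le G/R$ would be cyclic, a contradiction. So $G$ is monolithic with monolith $N$ and $G/N$ cyclic, and by part (1) $\Gamma(G)$ is pancyclic. $\blacksquare$
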